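# No null recurrence at the top growth rate of Frobenius pushforwards

Take a finitely generated module $M$ over a local ring of characteristic $p$, push it forward along Frobenius again and again, and decompose each $F^e_*M$ into indecomposables. Passing from $F^e_*M$ to $F^{e+1}_*M$ replaces each indecomposable summand $X$ by the summands of $F_*X$. So the whole process is driven by one nonnegative integer matrix, possibly infinite. One can ask of this matrix what one asks of a Markov chain: starting from $X$, do we come back to $X$, and how long does it take? The question of these notes is a conjecture in the paper "A dynamical approach to Frobenius splitting" by Alapan Mukhopadhyay and Ilya Smirnov (arXiv:2610.40392, 2026). It says that, at the largest possible exponential growth rate, one intermediate behavior called null recurrence never occurs. We prove that the conjecture is true, and then prove a stronger statement: a spectral gap, a classification of the recurrent classes, and an equidistribution theorem.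

## 1. The F-decomposition matrix, and the case of a finite class

Throughout, $(R,\mathfrak m,k)$ is an F-finite Noetherian local ring of prime characteristic $p>0$ for which the Krull–Schmidt theorem holds for finitely generated modules (for example, $R$ complete). All modules are finitely generated. Put $\alpha=\alpha(R)=\log_p[k:k^p]$. For a module $M$, the module $F^e_*M$ is the group $M$, with elements written $F^e_*m$, and with $r\cdot F^e_*m=F^e_*(r^{p^e}m)$. Since $R$ is F-finite, $F^e_*M$ is finitely generated.

We write $A\mid B$ if $A$ is isomorphic to a direct summand of $B$. Krull–Schmidt (KS) means that every module is a finite direct sum of indecomposables, unique up to order and isomorphism. It has two consequences. The multiplicity of an indecomposable $X$ in $N$ is the largest $b$ with $X^b\mid N$. And if $X\mid A\oplus B$ with $X$ indecomposable, then $X\mid A$ or $X\mid B$. Nothing is assumed about endomorphism rings.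

**Definition.** $\operatorname{find}(M)$ is the set of isomorphism classes of indecomposable modules that are direct summands of $F^e_*M$ for some $e\ge0$. The F-decomposition matrix $\operatorname{Mat}(M)$ is indexed by $\operatorname{find}(M)$; its $(X,Y)$ entry is the multiplicity of $Y$ in $F_*X$.

The set $\operatorname{find}(M)$ is countable, and each row of $\operatorname{Mat}(M)$ has finitely many nonzero entries.

**Example 1.1.** Let $k$ be perfect and $R=M=k[[x]]$. Then $F_*R$ is free with basis $F_*1,F_*x,\dots,F_*x^{p-1}$. So $\operatorname{find}(R)=\{R\}$ and $\operatorname{Mat}(R)=(p)$.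

**Example 1.2.** Let $k$ be perfect and $R=M=k[[x,y]]/(xy)$. The element $F_*1$ generates the elements $F_*(a^p)$, a copy of $R$. For $1\le i<p$, the element $F_*x^i$ generates the series in $x^{i},x^{i+p},x^{i+2p},\dots$; it is killed by $y$, since $y^px^i=0$, and generates a copy of $R/(y)$. Symmetrically, $F_*y^i$ generates a copy of $R/(x)$. Sorting exponents modulo $p$ gives
$$F_*R\cong R\oplus (R/x)^{p-1}\oplus(R/y)^{p-1},\qquad F_*(R/x)\cong(R/x)^p,\qquad F_*(R/y)\cong(R/y)^p .$$
Cyclic modules over a local ring are indecomposable, so $\operatorname{find}(R)=\{R,R/x,R/y\}$, and the rows of the matrix are $(1,p-1,p-1)$, $(0,p,0)$, $(0,0,p)$.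

Now let $T=(t_{XY})$ be any nonnegative matrix indexed by a countable set. Write $X\to Y$ if $(T^n)_{XY}>0$ for some $n\ge1$.

**Definition.** A class of $T$ is an equivalence class of the relation "$X\to Y$ and $Y\to X$" on the indices with $X\to X$. The first-return coefficients are $f^{(1)}_{XX}=t_{XX}$ and, for $n\ge2$,
$$f^{(n)}_{XX}=\sum t_{XY_1}t_{Y_1Y_2}\cdots t_{Y_{n-1}X},\qquad Y_1,\dots,Y_{n-1}\ne X .$$
For $r>0$, a class $\mathcal C$ is $r$-recurrent if $\sum_{n\ge1}f^{(n)}_{XX}r^n=1$ for some (equivalently, every) $X\in\mathcal C$. An $r$-recurrent class is $r$-positive recurrent if $\sum_{n\ge1} nf^{(n)}_{XX}r^n<\infty$, and $r$-null recurrent if this sum is $\infty$.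

In Example 1.1 we have $f^{(1)}_{RR}=p$ and $f^{(n)}_{RR}=0$ for $n\ge2$, so $\{R\}$ is $\frac1p$-positive recurrent. In Example 1.2 there are three classes $\{R\},\{R/x\},\{R/y\}$, with $f^{(1)}=1,p,p$ and all other coefficients $0$: once $R$ moves to $R/x$ or $R/y$, it never returns.

**Conjecture (nonexistence of null recurrence).** Let $M$ be a finitely generated $R$-module. Then $\operatorname{Mat}(M)$ does not have any $1/p^{\dim(M)+\alpha(R)}$-null recurrent classes.

When the class is finite, no commutative algebra is needed.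

**Proposition 1.3.** Let $T$ be a nonnegative matrix, $r>0$, and $\mathcal C$ a finite $r$-recurrent class. Then $\mathcal C$ is $r$-positive recurrent. In particular the conjecture holds whenever $\operatorname{find}(M)$ is finite.

*Proof.* Fix $X\in\mathcal C$. A path from $X$ back to $X$ only visits members of $\mathcal C$. If $\mathcal C=\{X\}$, then $f^{(n)}_{XX}=0$ for $n\ge2$ and $\sum nf^{(n)}_{XX}r^n=f^{(1)}_{XX}r=1$. So let $\mathcal C'=\mathcal C\setminus\{X\}\neq\emptyset$. Let $S$ be the restriction of $rT$ to $\mathcal C'$, let $a$ be the row vector $(rt_{XY})_{Y\in\mathcal C'}$, and let $b$ be the column vector $(rt_{YX})_{Y\in\mathcal C'}$. Then $f^{(n)}_{XX}r^n=aS^{n-2}b$ for $n\ge2$, and we want this to decay geometrically.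

Let $h_n=S^{n-1}b$ for $n\ge 1$. Its entry at $Y$ is the weight of all paths of length $n$ from $Y$ that meet $X$ for the first time at the end. Let $h=\sum_{n\ge1}h_n$. For each $Y\in\mathcal C'$ a shortest path from $X$ to $Y$ does not revisit $X$; let $w_Y>0$ be its weight in $rT$. Following it by first-passage paths from $Y$ to $X$ gives first returns of $X$, so $w_Y\,h(Y)\le\sum_nf^{(n)}_{XX}r^n=1$. Hence $h(Y)<\infty$.

Let $D=|\mathcal C|$. Each $Y\in\mathcal C'$ has a path to $X$ of length at most $D$ that meets $X$ only at the end. So $\sum_{n\le D}h_n(Y)>0$, and since $\mathcal C'$ is finite there is $\varepsilon\in(0,1]$ with $\sum_{n\le D}h_n\ge\varepsilon h$. Now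
$$S^Dh=\sum_{n>D}h_n\le(1-\varepsilon)h,$$
and also $Sh\le h$ and $b\le h$. Therefore
$$f^{(n)}_{XX}r^n=aS^{n-2}b\le aS^{n-2}h\le(1-\varepsilon)^{\lfloor (n-2)/D\rfloor}\,a h,$$
and $\sum nf^{(n)}_{XX}r^n<\infty$. $\square$

Finiteness entered exactly once, to choose one $\varepsilon$ for all $Y$. What changes when the class is infinite?

## 2. Infinite classes and the renewal equation

For infinite classes, Proposition 1.3 is false for general integer matrices.

**Example 2.1.** Let $T$ be indexed by $\mathbb Z$ with $t_{i,i+1}=t_{i,i-1}=1$ and all other entries $0$. There is one class. Take $X=0$. Then $(T^{2n})_{00}=\binom{2n}{n}$ and the odd powers contribute $0$, so $U(z)=\sum_n(T^n)_{00}z^n=(1-4z^2)^{-1/2}$. Decomposing a closed path at its first return gives $U=1+GU$ with $G(z)=\sum f^{(n)}_{00}z^n$, so $G(z)=1-(1-4z^2)^{1/2}$. At $r=\frac12$ we get $G(r)=1$, but $G'(z)=4z(1-4z^2)^{-1/2}\to\infty$ as $z\uparrow\frac12$. The class is $\frac12$-null recurrent. Here $(T^{2n})_{00}r^{2n}=\binom{2n}n4^{-n}$ behaves like $1/\sqrt{\pi n}$: it tends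 to $0$, but so slowly that its sum diverges.

So any proof of the conjecture must use where the matrix comes from. The next lemma says what has to be excluded.

**Lemma 2.2 (renewal).** Let $T$ be a nonnegative matrix whose powers have finite entries. Let $X\to X$, $t_n=(T^n)_{XX}$ (with $t_0=1$), $f_n=f^{(n)}_{XX}$, and let $r>0$ be such that $(t_nr^n)$ is bounded.

(a) $\sum f_nr^n\le1$. If $\sum t_nr^n<\infty$, then $\sum f_nr^n<1$.

(b) If there are $\varepsilon>0$ and $n_0$ with $t_nr^n\ge\varepsilon$ for all $n\ge n_0$, then $\sum f_nr^n=1$ and $\sum nf_nr^n\le1/\varepsilon<\infty$.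

*Proof.* Decomposing paths at the first return gives $t_n=\sum_{i=1}^nf_it_{n-i}$ for $n\ge1$. Put $U(z)=\sum_{n\ge0}t_nz^n$ and $G(z)=\sum_{n\ge1}f_nz^n$. For $0\le z<r$ both converge, since $(t_nr^n)$ is bounded and $f_n\le t_n$, and the recursion says
$$U(z)\,(1-G(z))=1 .\tag{1}$$
Since $1\le U(z)<\infty$, we get $G(z)<1$, and letting $z\uparrow r$ gives $G(r)\le1$ by monotone convergence. If $U(r)<\infty$, then (1) passes to the limit and $G(r)=1-1/U(r)<1$. This is (a).

For (b), put $w=z/r\in(0,1)$. Then $U(z)=\sum t_nr^nw^n\ge\varepsilon w^{n_0}/(1-w)$, which tends to $\infty$ as $w\uparrow1$; so $G(r)=1$ by (1). Hence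
$$\sum_nf_nr^n(1+w+\dots+w^{n-1})=\frac{G(r)-G(z)}{1-w}=\frac1{(1-w)U(z)}\le\frac1{\varepsilon w^{n_0}} .$$
Let $w\uparrow1$ and use monotone convergence on the left. $\square$

So if $(t_nr^n)$ is bounded, an $r$-null recurrent class must satisfy $\sum t_nr^n=\infty$ and $\liminf t_nr^n=0$, as in Example 2.1. We shall show that for Frobenius there is nothing in between: at the top rate, the return numbers either are bounded below by a positive constant times the maximal growth, or fall short of it by a full factor $p^n$.

For an indecomposable $X$ let $b_n=b_n(X)$ be the multiplicity of $X$ in $F^n_*X$. With $T=\operatorname{Mat}(M)$, the entry $(T^n)_{XY}$ is the multiplicity of $Y$ in $F^n_*X$. This follows by induction on $n$: if $F^{n}_*X\cong\bigoplus_ZZ^{(T^{n})_{XZ}}$, apply $F_*$, decompose each $F_*Z$, and use KS. In particular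
$$(T^n)_{XX}=b_n(X) .\tag{2}$$
By the renewal recursion the $f^{(n)}_{XX}$ are determined by the $b_n(X)$. So neither depends on which $M$ with $X\in\operatorname{find}(M)$ we started from.

## 3. Counting generators gives the upper bound

Write $\mu(N)=\dim_kN/\mathfrak mN$ and $\ell$ for length.

**Lemma 3.1.** For each module $Y$ there is a constant $C_Y$ with
$$\mu(F^e_*Y)\le C_Y\,p^{e(\dim Y+\alpha)}\quad\text{for all } e\ge0$$
(and $\mu(F^e_*Y)=0$ if $Y=0$). Consequently $b_e(X)\le C_Xp^{e(\dim X+\alpha)}$ for every indecomposable $X$.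

*Proof.* Put $q=p^e$ and let $\mathfrak m^{[q]}$ be the ideal generated by the $q$-th powers of elements of $\mathfrak m$. Then $\mathfrak mF^e_*Y=F^e_*(\mathfrak m^{[q]}Y)$. A module $L$ of finite length has a filtration with $\ell(L)$ quotients $k$, and $\ell(F^e_*k)=[k:k^{q}]=p^{e\alpha}$. So
$$\mu(F^e_*Y)=\ell\big(F^e_*(Y/\mathfrak m^{[q]}Y)\big)=p^{e\alpha}\,\ell(Y/\mathfrak m^{[q]}Y).$$
Let $\nu=\max(1,\mu(\mathfrak m))$. A monomial of degree $\nu q$ in $\nu$ generators of $\mathfrak m$ has some exponent at least $q$, so $\mathfrak m^{\nu q}\subseteq\mathfrak m^{[q]}$. Thus $\ell(Y/\mathfrak m^{[q]}Y)\le\ell(Y/\mathfrak m^{\nu q}Y)=O(q^{\dim Y})$, because the Hilbert–Samuel function of $Y\neq0$ is eventually a polynomial of degree $\dim Y$. Finally, if $X^b\mid F^e_*X$ with $X\ne0$, then $b\le b\,\mu(X)\le\mu(F^e_*X)$. $\square$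

**Lemma 3.2.** Let $X$ be indecomposable. If $X\to X$, then $\operatorname{Ann}X$ is radical. If $X\to Y$, then $\operatorname{Ann}X\subseteq\operatorname{Ann}Y$. So all members of a class have the same annihilator and the same dimension.

*Proof.* Let $X\mid F^n_*X$ with $n\ge1$, and $q=p^n$. If $a^q\in\operatorname{Ann}X$, then $a$ kills $F^n_*X$, since it acts there as $a^q$ acts on $X$; hence $a$ kills the summand $X$. If $a^N\in\operatorname{Ann}X$, choose $j$ with $q^j\ge N$, so that $a^{q^j}\in\operatorname{Ann}X$, and apply the previous sentence $j$ times to get $a\in\operatorname{Ann}X$. For the second claim, $Y\mid F^n_*X$ for some $n\ge 1$; an element $a\in\operatorname{Ann}X$ has $a^{p^n}\in\operatorname{Ann}X$, so it kills $F^n_*X$ and hence $Y$. $\square$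

Let $d=\dim M$ and $r=p^{-(d+\alpha)}$. For $X$ in a class of $\operatorname{Mat}(M)$ the module $X$ is a summand of some $F^e_*M$, so $\operatorname{Ann}M\subseteq\operatorname{Ann}X$ and $\dim X\le d$. By Lemma 3.1 the sequence $(b_nr^n)$ is bounded. If $\dim X<d$, it is at most $C_Xp^{-n}$, and Lemma 2.2(a) settles the matter. If $\dim X=d$, counting generators only shows that $(b_nr^n)$ is bounded. That leaves room for the decay $n^{-1/2}$ of Example 2.1, and this approach has nothing more to say. We need lower bounds for $b_n$, or much better upper bounds.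

## 4. Comparing $F^e_*X$ with $X^{\lambda^e}$ up to one fixed multiplier

The maximal growth $\lambda^e$, with $\lambda=p^{\dim X+\alpha}$, is explained by the generic points of the support, where $F^e_*X$ looks like $X^{\lambda^e}$. We make this precise.

**Lemma 4.1 (Kunz).** Let $P$ be a prime of $R$ and $\delta=\dim R/P$. Then $[\kappa(P):\kappa(P)^p]=p^{\delta+\alpha}$.

*Proof.* Let $A=R/P$ and $\rho=[\kappa(P):\kappa(P)^p]$. Localizing $F_*A$ at the zero ideal of $A$ gives $F_*\kappa(P)$, so $\rho=\operatorname{rank}_AF_*A$. For an ideal $I$ primary to the maximal ideal, write $e(I,N)=\lim_n\delta!\,\ell(N/I^nN)/n^\delta$. The rank formula gives $e(\mathfrak m,F_*A)=\rho\,e(\mathfrak m,A)$. On the other hand $\mathfrak m^nF_*A=F_*\big((\mathfrak m^n)^{[p]}A\big)$ and $(\mathfrak m^n)^{[p]}=(\mathfrak m^{[p]})^n$, so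
$$\ell(F_*A/\mathfrak m^nF_*A)=p^\alpha\,\ell\big(A/(\mathfrak m^{[p]})^nA\big),\qquad e(\mathfrak m,F_*A)=p^\alpha e(\mathfrak m^{[p]},A).$$
For $N\gg0$ every monomial of degree $N$ in generators of $\mathfrak m$ contains a $p$-th power, so $\mathfrak m^N=\mathfrak m^{[p]}\mathfrak m^{N-p}$. With $N=p(j+1)$ this reads $(\mathfrak m^p)^{j+1}=\mathfrak m^{[p]}(\mathfrak m^p)^j$: the ideal $\mathfrak m^{[p]}$ is a reduction of $\mathfrak m^p$. A reduction has the same multiplicity, so $e(\mathfrak m^{[p]},A)=e(\mathfrak m^p,A)=p^\delta e(\mathfrak m,A)$. Since $e(\mathfrak m,A)>0$, comparing the two values of $e(\mathfrak m,F_*A)$ gives $\rho=p^{\alpha+\delta}$. $\square$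

Let $X\ne0$ have radical annihilator, and set $\delta=\dim X$, $\lambda=p^{\delta+\alpha}$. We shall get maps $X^\lambda\xrightarrow{\varphi}F_*X\xrightarrow{\psi}X^\lambda$ with $\psi\varphi=c$, where $c$ avoids the top-dimensional minimal primes of $\operatorname{Ann}X$. We want to iterate this.

Two different multiplications must be kept apart. For $c\in R$ let $F^e_*(c)$ denote $F^e_*$ applied to the map $X\xrightarrow{c}X$; it sends $F^e_*x$ to $F^e_*(cx)$ and is $R$-linear. The element $c$ itself acts on $F^e_*X$ as $F^e_*(c^{p^e})$. Every $R$-linear map commutes with $c$, but not with $F^e_*(c)$.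

Suppose we have $X^{\lambda^e}\xrightarrow{\varphi_e}F^e_*X\xrightarrow{\psi_e}X^{\lambda^e}$ with $\psi_e\varphi_e=c_e$. Applying $F_*$ gives $F_*(\psi_e)F_*(\varphi_e)=F_*(c_e)$ on $F_*(X^{\lambda^e})=(F_*X)^{\lambda^e}$. We must sandwich this between copies of $\varphi$ and $\psi$, but $F_*(c_e)$ does not pass through $\psi$. The obvious repair is to insert $F_*(c_e^{p-1})$, because $F_*(c_e^p)$ is the action of $c_e$, which does pass. The result is $c_{e+1}=c_e\cdot c$, so $c_e=c^e$: the multiplier gets worse with $e$. For a lower bound on $b_n$ we shall have to undo the multiplier by a splitting after $e_0$ further Frobenius steps (Section 5). If the multiplier is $c^e$, then $e_0$ depends on $e$, we obtain only $b_{e+e_0(e)}\ge\lambda^e$, and nothing in the argument bounds $e_0(e)$.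

The way out is that we need only reach some $p$-th power, and the $p$-th power need not be that of $c_e$. If $c_e=c^2$, then $c_e$ divides $c^p$, because $p\ge2$. Inserting $F_*(c^{p-2})$ gives $F_*(c^p)$, the action of $c$, and the new multiplier is $c\cdot c=c^2$ again.

**Lemma 4.2.** Let $X\ne0$ have radical annihilator, $\delta=\dim X$, $\lambda=p^{\delta+\alpha}$. Let $P_1,\dots,P_s$ be the minimal primes of $\operatorname{Ann}X$ with $\dim R/P_i=\delta$. There are $c\in R\setminus\bigcup_{i\le s}P_i$ and, for every $e\ge0$, $R$-linear maps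
$$X^{\lambda^e}\xrightarrow{\ \varphi_e\ }F^e_*X\xrightarrow{\ \psi_e\ }X^{\lambda^e}\qquad\text{with}\qquad\psi_e\varphi_e=c^2\cdot\mathrm{id}.$$

*Proof.* **Step 1: one Frobenius step.** We look for $\varphi,\psi$ and $c$ with $\psi\varphi=c$. We may replace $R$ by $R/\operatorname{Ann}X$, which is reduced, has the same residue field, and does not change the maps under consideration. Put $W=R\setminus\bigcup_{i\le s}P_i$. By prime avoidance a prime disjoint from $W$ lies in some $P_i$, $i\le s$, hence equals it. So the primes of $W^{-1}R$ are the $P_iW^{-1}R$; they are all maximal and, as the ring is reduced, they intersect in $0$. By the Chinese remainder theorem $W^{-1}R=\prod_{i\le s}\kappa(P_i)$, and $W^{-1}X\cong\prod_i\kappa(P_i)^{r_i}$ for some $r_i$. Inverting $w$ on $F_*X$ means inverting $w^p$, equivalently $w$, on $X$. So by Lemma 4.1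
$$W^{-1}F_*X=F_*(W^{-1}X)\cong\prod_i(F_*\kappa(P_i))^{r_i}\cong\prod_i\kappa(P_i)^{\lambda r_i}\cong(W^{-1}X)^\lambda .$$
Let $\Phi:(W^{-1}X)^\lambda\to W^{-1}F_*X$ be an isomorphism. Homs between finitely generated modules over a Noetherian ring commute with localization. So there are $w_1,w_2\in W$, $\varphi:X^\lambda\to F_*X$ and $\psi':F_*X\to X^\lambda$ that localize to $w_1\Phi$ and $w_2\Phi^{-1}$. With $w=w_1w_2$, the endomorphism $\psi'\varphi-w$ of $X^\lambda$ localizes to $0$, so some $t\in W$ kills it. Put $\psi=t\psi'$ and $c=tw\in W$. Then $\psi\varphi=c$.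

**Step 2: iteration with a constant multiplier.** Let $\varphi_0=\mathrm{id}$ and $\psi_0=c^2$. Given $\varphi_e,\psi_e$, identify $F_*(X^{\lambda^e})=(F_*X)^{\lambda^e}$ and define
$$\varphi_{e+1}=F_*(\varphi_e)\circ\varphi^{\oplus\lambda^e},\qquad\psi_{e+1}=\psi^{\oplus\lambda^e}\circ F_*(c^{p-2})\circ F_*(\psi_e).$$
Since $F_*(\psi_e)F_*(\varphi_e)=F_*(c^2)$,
$$\psi_{e+1}\varphi_{e+1}=\psi^{\oplus\lambda^e}F_*(c^{p-2})F_*(c^2)\varphi^{\oplus\lambda^e}=\psi^{\oplus\lambda^e}F_*(c^p)\varphi^{\oplus\lambda^e}=c\,(\psi\varphi)^{\oplus\lambda^e}=c^2 .$$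
The third equality holds because $F_*(c^p)$ is the action of $c\in R$ on $(F_*X)^{\lambda^e}$ and $\psi^{\oplus\lambda^e}$ is $R$-linear. $\square$

**Example 4.3.** In Example 1.2 take $X=R$, so $\lambda=p$. The natural map $R\to R/x\oplus R/y$ followed by $(a,b)\mapsto ya+xb$ is multiplication by $x+y$. Use $p-1$ copies of this, and on the remaining copy of $R$ the identity followed by multiplication by $x+y$. This gives $R^p\to F_*R\to R^p$ with $\psi\varphi=c=x+y$, which lies in neither $(x)$ nor $(y)$.

## 5. Multipliers that Frobenius can undo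

**Definition.** Let $X$ be a module. An element $c\in R$ is *effective* for $X$ if for some $e\ge0$ there are $R$-linear maps $f:X\to F^e_*X$ and $g:F^e_*X\to X$ such that $g\circ F^e_*(c)\circ f$ is an automorphism of $X$. (Replacing $g$, we may take the composite to be $\mathrm{id}_X$.) We then say that $c$ is effective via $e$, or via $(e,f,g)$.

**Example 5.1.** Let $R=X=k[[x]]$ with $k$ perfect and $c\ne0$, say $c=ux^j$ with $u$ a unit. Choose $q=p^e>j$. Then $F^e_*c\notin\mathfrak mF^e_*R=F^e_*(x^qR)$, and $F^e_*R$ is free, so $F^e_*c$ is part of a basis. With $f(1)=F^e_*1$ and $g$ the corresponding coordinate, $gF^e_*(c)f=\mathrm{id}$. Every nonzero element is effective.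

**Example 5.2.** Let $R=X=k[[x,y]]/(xy)$ with $k$ perfect. No $c\in\mathfrak m$ is effective. Indeed multiplication by $c$ on $R$ factors through $\mathfrak m=xR\oplus yR$. If $c$ were effective via $e$, then $\mathrm{id}_R$ would factor through $F^e_*(xR)\oplus F^e_*(yR)$, so by KS the module $R$ would be a summand of $F^e_*(xR)$ or of $F^e_*(yR)$. But $F^e_*(xR)$ is killed by $y$, $F^e_*(yR)$ is killed by $x$, and $R$ is killed by neither.

If $c$ is effective, a factorization of $c$ becomes a splitting after finitely many Frobenius steps, and the number of steps does not depend on the number of copies.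

**Lemma 5.3.** Let $c$ be effective for $X$ via $(e_0,f,g)$, and let $\sigma:X^m\to Q$, $\tau:Q\to X^m$ satisfy $\tau\sigma=c\cdot\mathrm{id}$. Then $X^m\mid F^{e_0}_*Q$.

*Proof.* We have $F^{e_0}_*(\tau)F^{e_0}_*(\sigma)=F^{e_0}_*(c)^{\oplus m}$ on $(F^{e_0}_*X)^m$. So
$$g^{\oplus m}\circ F^{e_0}_*(\tau)\circ F^{e_0}_*(\sigma)\circ f^{\oplus m}=\big(gF^{e_0}_*(c)f\big)^{\oplus m}$$
is an automorphism of $X^m$ that factors through $F^{e_0}_*Q$. Hence $X^m$ is a direct summand of $F^{e_0}_*Q$. $\square$

If $c$ is not effective, we want $b_e$ to be small. This is linear algebra modulo $\mathfrak m$: if $N$ contains many copies of $X$ and $\gamma\in\operatorname{End}(N)$ has a small cokernel, then $\gamma$ must split off a copy of $X$.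

**Lemma 5.4.** Let $X\ne0$, $N\cong X^b\oplus N'$, $\gamma\in\operatorname{End}_R(N)$, and
$$b'=\max\{0,\;b-\mu(X)\,\mu(N/\gamma N)\}.$$
There are maps $X^{b'}\xrightarrow{f}N\xrightarrow{\gamma}N\xrightarrow{g}X^{b'}$ with $g\gamma f=\mathrm{id}$. In particular, if $\gamma$ factors through a module $Q$, then $X^{b'}\mid Q$.

*Proof.* If $b'=0$ there is nothing to prove.

**Step 1: maps $N\to X$ modulo those that factor through $\gamma$.** We bound this quotient modulo $\mathfrak m$. Let $V=\operatorname{Hom}_k(N/\mathfrak mN,X/\mathfrak mX)$ and let $L\subseteq V$ be the image of $\operatorname{Hom}_R(N,X)$. Precomposition with $\gamma$ gives a $k$-linear $\gamma^*:V\to V$ with $\gamma^*L\subseteq L$. A map in $V$ is killed by $\gamma^*$ exactly when it vanishes on the image of $\gamma$, so $\ker\gamma^*=\operatorname{Hom}_k\big(N/(\mathfrak mN+\gamma N),X/\mathfrak mX\big)$, of dimension $t:=\mu(X)\mu(N/\gamma N)$. As $L$ is finite dimensional, $\dim L/\gamma^*L=\dim\ker(\gamma^*|_L)\le t$.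

**Step 2: combinations of coordinates that factor through $\gamma$.** Let $\pi:N\to X^b$ and $\iota:X^b\to N$ be the projection and inclusion, let $\pi_1,\dots,\pi_b:N\to X$ be the components of $\pi$, and let $\bar\pi_j\in L$ be their images. The map $k^b\to L/\gamma^*L$, $(a_j)\mapsto\sum a_j\bar\pi_j$, has kernel of dimension at least $b-t=b'$. Choose $b'$ linearly independent vectors in the kernel and lift them to the rows of a $b'\times b$ matrix $A$ over $R$. Since $A$ has rank $b'$ modulo $\mathfrak m$, the map $A:R^b\to R^{b'}$ is surjective by Nakayama, and there is $B$ over $R$ with $AB=1$. By choice of the rows there is $h:N\to X^{b'}$ such that $A\pi-h\gamma$ maps $N$ into $\mathfrak mX^{b'}$.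

**Step 3: correcting to an exact splitting.** As $\pi\iota=1$, we have $A\pi\iota B=AB=1$ on $X^{b'}$. So $1-h\gamma\iota B=(A\pi-h\gamma)\iota B$ maps $X^{b'}$ into $\mathfrak mX^{b'}$. By Nakayama, $\theta=h\gamma\iota B$ is surjective, hence an automorphism of the Noetherian module $X^{b'}$. Put $f=\iota B$ and $g=\theta^{-1}h$; then $g\gamma f=\mathrm{id}$. If $\gamma=\gamma_2\gamma_1$ with $\gamma_1:N\to Q$ and $\gamma_2:Q\to N$, then $(g\gamma_2)(\gamma_1f)=\mathrm{id}$ shows $X^{b'}\mid Q$. $\square$

For $N=F^e_*X$ and $\gamma=F^e_*(c)$ we have $N/\gamma N=F^e_*(X/cX)$. If $b'\ge1$, restricting $f$ to one copy of $X$ and projecting $g$ to the same copy shows that $c$ is effective via $e$. We record this for later use: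
$$b_e(X)>\mu(X)\,\mu\big(F^e_*(X/cX)\big)\ \text{ for some }e\quad\Longrightarrow\quad c\text{ is effective for }X .\tag{3}$$

## 6. Effective or not: the conjecture is true

We also need a remark on dimension. Let $\operatorname{Ann}X$ be radical, $\delta=\dim X$, and let $P_1,\dots,P_s$ be as in Lemma 4.2. If $c\notin P_1\cup\dots\cup P_s$, then $X/cX$ is zero or has dimension at most $\delta-1$: a prime $Q$ in its support contains $\operatorname{Ann}X$ and $c$, and if $\dim R/Q=\delta$ then $Q$ is minimal over $\operatorname{Ann}X$, so $Q$ is some $P_i$ with $i\le s$, which does not contain $c$. By Lemma 3.1,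
$$\mu\big(F^e_*(X/cX)\big)=O(p^{e(\delta-1+\alpha)})\qquad\text{if }c\notin P_1\cup\dots\cup P_s .\tag{4}$$

**Theorem 6.1.** For every finitely generated $R$-module $M$, $\operatorname{Mat}(M)$ has no $1/p^{\dim(M)+\alpha(R)}$-null recurrent classes.

*Proof.* Let $\mathcal C$ be a class, $X\in\mathcal C$, $d=\dim M$, $r=p^{-(d+\alpha)}$, $\delta=\dim X\le d$. By (2) we may apply Lemma 2.2 with $t_n=b_n$; the sequence $(b_nr^n)$ is bounded by Lemma 3.1.

**Step 1: $\delta<d$.** Here the growth is too small. We have $\sum b_nr^n\le C_X\sum p^{-n}<\infty$, so $\mathcal C$ is not $r$-recurrent by Lemma 2.2(a).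

**Step 2: $\delta=d$, choice of the multiplier.** By Lemma 3.2 $\operatorname{Ann}X$ is radical. Take $c,\varphi_e,\psi_e$ from Lemma 4.2, with $\lambda=p^{d+\alpha}=1/r$. Either $c^2$ is effective for $X$ or it is not.

**Step 3: $c^2$ is effective, via some $e_0$.** Here we get a lower bound. Lemma 5.3 with $\sigma=\varphi_e$, $\tau=\psi_e$ gives $X^{\lambda^e}\mid F^{e_0}_*F^e_*X=F^{e+e_0}_*X$ for every $e\ge0$. Hence
$$b_{e+e_0}\ge\lambda^e\quad(e\ge0),\qquad\text{that is,}\qquad b_nr^n\ge\lambda^{-e_0}\quad(n\ge e_0).\tag{5}$$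
By Lemma 2.2(b), $\mathcal C$ is $r$-positive recurrent. The single $e_0$ serves all $e$ because the multiplier $c^2$ does not depend on $e$.

**Step 4: $c^2$ is not effective.** Here we get a better upper bound. By (3), $b_e\le\mu(X)\mu\big(F^e_*(X/c^2X)\big)$ for all $e$. Since $c^2\notin P_1\cup\dots\cup P_s$, (4) gives $b_e=O(p^{e(d-1+\alpha)})$. So $\sum b_er^e<\infty$, and $\mathcal C$ is not $r$-recurrent by Lemma 2.2(a).

In no case is $\mathcal C$ $r$-null recurrent. $\square$

## 7. The spectral gap and the recurrent modules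

The proof shows that $b_e$ either has the full growth or loses a whole factor $p^e$. We now turn this into a characterization.

**Theorem 7.1 (spectral gap and characterization).** Let $X$ be indecomposable, $\delta=\dim X$, $\lambda=p^{\delta+\alpha}$. The following are equivalent:

1. $\limsup_e\,b_e(X)/p^{e(\delta-1+\alpha)}=\infty$;
2. $X\to X$ and the class of $X$ is $\lambda^{-1}$-recurrent;
3. $X\to X$ and the class of $X$ is $\lambda^{-1}$-positive recurrent;
4. $\lim_eb_e(X)/\lambda^e$ exists and is positive;
5. $\operatorname{Ann}X=P$ is prime and every $c\in R\setminus P$ is effective for $X$.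

So either $b_e(X)=O(p^{e(\delta-1+\alpha)})$ or $b_e(X)\sim\mathrm{const}\cdot p^{e(\delta+\alpha)}$ with a positive constant. Consequently, if $0<r<p^{-(\dim M-1+\alpha)}$ and $\operatorname{Mat}(M)$ has an $r$-recurrent class, then $r=p^{-(\dim M+\alpha)}$ and the class is $r$-positive recurrent. In particular $\operatorname{Mat}(M)$ has no $r$-null recurrent class for any $r$ in this range.

*Proof.* As noted after (2), the $b_n$ and the $f^{(n)}_{XX}$ do not depend on $M$, so (2) and (3) make sense for $X$ alone. By Lemma 3.1 $(b_n\lambda^{-n})$ is bounded, so Lemma 2.2 applies at $r=\lambda^{-1}$ once $X\to X$. We prove (3)⇒(2)⇒(1)⇒(5)⇒(3) and then (3)⇒(4)⇒(1).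

**Step 1: (3)⇒(2)⇒(1).** The first implication is trivial. If (1) fails, then $b_e=O(p^{e(\delta-1+\alpha)})$, so $\sum b_e\lambda^{-e}<\infty$, which contradicts (2) by Lemma 2.2(a).

**Step 2: (1) makes many multipliers effective.** By (1), $b_e>0$ for some $e\ge1$, so $X\to X$ and $\operatorname{Ann}X$ is radical by Lemma 3.2. Let $P_1,\dots,P_m$ be its minimal primes, with $P_1,\dots,P_s$ those of dimension $\delta$; here $s\ge1$. Let $c\notin P_1\cup\dots\cup P_s$. By (4), $\mu(X)\mu(F^e_*(X/cX))=O(p^{e(\delta-1+\alpha)})$, and by (1) this is smaller than $b_e$ for some $e$. By (3), $c$ is effective for $X$. It remains to see that $m=1$; then $\operatorname{Ann}X=P_1$ is prime, $s=1$, and (5) is proved.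

**Step 3: $m=1$.** The idea is that of Example 5.2: otherwise some effective multiplier factors through modules with larger annihilators. Suppose $m\ge2$. For $i\le s$ pick $c_i\in\bigcap_{j\ne i}P_j\setminus P_i$, where $j$ runs over $1,\dots,m$. This is possible, since $P_i$ contains no other $P_j$. Put $c=\sum_{i\le s}c_i$. Modulo $P_i$ with $i\le s$ we have $c\equiv c_i\not\equiv0$, so $c\notin P_1\cup\dots\cup P_s$ and $c$ is effective. Multiplication by $c$ on $X$ factors as
$$X\xrightarrow{x\mapsto(c_ix)_i}\bigoplus_{i\le s}c_iX\xrightarrow{\text{sum}}X .$$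
By Lemma 5.3, applied to one copy of $X$, we have $X\mid\bigoplus_{i\le s}F^e_*(c_iX)$ for some $e$, so by KS $X\mid F^e_*(c_iX)$ for some $i\le s$. As $P_ic_i\subseteq\bigcap_jP_j=\operatorname{Ann}X$, the ideal $P_i$ kills $c_iX$, hence $F^e_*(c_iX)$, hence $X$. So $P_i\subseteq\operatorname{Ann}X=\bigcap_jP_j$, and $P_i$ is contained in every $P_j$. This is impossible for distinct minimal primes when $m\ge2$.

**Step 4: (5)⇒(3).** First we show $X\to X$. If $\delta=0$, then $P=\mathfrak m$, so $X$ is an indecomposable $k$-vector space, $X\cong k$, and $F_*k\cong k^{p^\alpha}$. If $\delta\ge1$, choose $c\in\mathfrak m\setminus P$. It is effective via some $(e,f,g)$. If $e=0$, then $gcf(X)\subseteq\mathfrak mX\ne X$, a contradiction. So $e\ge1$, and $X\mid F^e_*X$. Now take $c$ from Lemma 4.2; here $s=1$ and $P_1=P$, so $c^2\notin P$ is effective, via some $e_0$. As in (5), the displayed bound of Section 6, $b_{e+e_0}\ge\lambda^e$ for all $e\ge0$, and Lemma 2.2(b) at $r=\lambda^{-1}$ gives (3).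

**Step 5: (3)⇒(4)⇒(1).** Assume (3). Then condition (5) of the theorem holds by Steps 1–3, and Step 4 shows $b_n>0$ for all $n\gg0$. If all $n$ with $f^{(n)}_{XX}>0$ were multiples of some $g\geq 2$, the renewal recursion would give $b_n=0$ for $g\nmid n$. So
$$\gcd\{n:f^{(n)}_{XX}>0\}=1 .\tag{6}$$
The numbers $f^{(n)}_{XX}\lambda^{-n}$ form a probability distribution on $\{1,2,\dots\}$ with finite mean, and $b_n\lambda^{-n}$ is its renewal sequence. The Erdős–Feller–Pollard renewal theorem gives
$$b_n\lambda^{-n}\to\frac1{\sum nf^{(n)}_{XX}\lambda^{-n}}>0 .$$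
This is (4). Finally (4) implies (1), because $\lambda^e/p^{e(\delta-1+\alpha)}=p^e\to\infty$.

**Step 6: the consequences.** If (1) fails, then $b_e=O(p^{e(\delta-1+\alpha)})$; if it holds, (4) gives the asymptotics. Now let $X$ lie in a class of $\operatorname{Mat}(M)$ and $0<r<p^{-(\dim M-1+\alpha)}$. If $\delta<\dim M$ (use Lemma 3.1), or if $\delta=\dim M$ and (1) fails, then $b_n=O(p^{n(\dim M-1+\alpha)})$. So $\sum b_nr^n<\infty$ and the class is not $r$-recurrent by Lemma 2.2(a). If $\delta=\dim M$ and conditions (1)–(5) hold, then $z\mapsto\sum f^{(n)}_{XX}z^n$ is strictly increasing where finite and equals $1$ at $z=\lambda^{-1}=p^{-(\dim M+\alpha)}$. So $r$-recurrence forces $r=\lambda^{-1}$, where the class is positive recurrent by (3) of the theorem. $\square$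

**Definition.** An indecomposable $X$ is *F-recurrent* if it satisfies the conditions of Theorem 7.1. By condition 2 and Lemma 3.2 this is a property of the class of $X$.

In Example 1.2, $R/x$ and $R/y$ are F-recurrent, since $b_e=p^e=\lambda^e$, and $R$ is not, since $\operatorname{Ann}R=0$ is not prime.

## 8. One recurrent class for each prime, and equidistribution

For $Y$ with $\operatorname{Ann}Y=P$ prime write $\operatorname{rk}Y=\dim_{\kappa(P)}Y_P$; we use the same notation for any module killed by $P$.

**Theorem 8.1 (classification and equidistribution).** Let $X$ be F-recurrent with annihilator $P$, let $\mathcal C$ be its class, $\delta=\dim R/P$, $\lambda=p^{\delta+\alpha}$.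

1. For $Y\in\mathcal C$, every indecomposable summand $Z\notin\mathcal C$ of $F_*Y$ satisfies $Z_P=0$.
2. There are $u_Y>0$ $(Y\in\mathcal C)$ with $\sum_{Y\in\mathcal C}\operatorname{rk}(Y)u_Y=1$ such that, for every finitely generated $N$ with $P$ minimal in $\operatorname{Supp}N$ and every $Y\in\mathcal C$, the multiplicity $m_Y(F^n_*N)$ of $Y$ in $F^n_*N$ satisfies
$$\lim_{n\to\infty}\frac{m_Y(F^n_*N)}{p^{n(\dim R/P+\alpha)}}=\ell_{R_P}(N_P)\,u_Y .$$
3. Any F-recurrent module with annihilator $P$ is in $\mathcal C$. Hence $\operatorname{Mat}(M)$ has at most one $p^{-(\dim M+\alpha)}$-recurrent class for each $P\in\operatorname{Supp}M$ with $\dim R/P=\dim M$, and no others. All of them are positive recurrent and aperiodic.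

*Proof.* **Step 1: a Markov chain on $\mathcal C$.** We normalize the matrix by ranks. Write $t_{YZ}$ for the multiplicity of $Z$ in $F_*Y$, and $T=(t_{YZ})$. All $Y\in\mathcal C$ have annihilator $P$ by Lemma 3.2, so $\operatorname{rk}Y\ge1$. Since $(F_*Y)_P=F_*(Y_P)\cong(F_*\kappa(P))^{\operatorname{rk}Y}$, Lemma 4.1 gives $\operatorname{rk}F_*Y=\lambda\operatorname{rk}Y$. For $Y,Z\in\mathcal C$ put
$$Q_{YZ}=\frac{t_{YZ}\operatorname{rk}Z}{\lambda\operatorname{rk}Y}.$$
Taking ranks in $F_*Y\cong\bigoplus_ZZ^{t_{YZ}}$ gives $\sum_{Z\in\mathcal C}t_{YZ}\operatorname{rk}Z\le\lambda\operatorname{rk}Y$, so $Q$ is substochastic. A path between members of $\mathcal C$ stays in $\mathcal C$, so $Q$ is irreducible, and the ranks telescope along paths: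
$$(Q^n)_{YZ}=\frac{(T^n)_{YZ}\operatorname{rk}Z}{\lambda^n\operatorname{rk}Y} .\tag{7}$$
Likewise the first-return probabilities of $Q$ at $Y$ are $f^{(n)}_{YY}\lambda^{-n}$. They sum to $1$, since $\mathcal C$ is $\lambda^{-1}$-recurrent.

**Step 2: $Q$ is stochastic, which is part 1.** View $Q$ as a chain that is killed at $Z$ with probability $1-\sum_{Z'}Q_{ZZ'}$. Suppose the row of $Z$ has sum less than $1$, and start at some $Y\in\mathcal C$. If $Z\ne Y$, then with positive probability the chain follows a shortest path from $Y$ to $Z$, which does not revisit $Y$, and is then killed; if $Z=Y$, it is killed at once with positive probability. Either way its return probability to $Y$ is less than $1$, contradicting Step 1. So $\sum_{Z\in\mathcal C}t_{YZ}\operatorname{rk}Z=\lambda\operatorname{rk}Y=\operatorname{rk}F_*Y$ for every $Y\in\mathcal C$. The summands $Z\notin\mathcal C$ of $F_*Y$ contribute nothing to the rank, that is, $Z_P=0$.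

**Step 3: the numbers $u_Y$.** Every $Y\in\mathcal C$ is F-recurrent. By Theorem 7.1 and (6), $Q$ is positive recurrent and aperiodic. By the convergence theorem for irreducible aperiodic positive recurrent Markov chains there are $\pi_Z>0$ with $\sum_{Z\in\mathcal C}\pi_Z=1$ and $(Q^n)_{YZ}\to\pi_Z$. Put $u_Z=\pi_Z/\operatorname{rk}Z$, so $\sum\operatorname{rk}(Z)u_Z=1$. By (7) with $Z=Y$,
$$b_n(Y)/\lambda^n\to\pi_Y .\tag{8}$$

**Step 4: lower bound in part 2.** We compare $N$ with $Y$ at $P$. Since $P$ is minimal in $\operatorname{Supp}N$, $N_P$ is nonzero of finite length, so some power of $P$ kills it and there is $n_0$ with $P^{[p^{n_0}]}N_P=0$. Let $N_1=F^{n_0}_*N$. An element $a\in P$ acts on $(N_1)_P=F^{n_0}_*(N_P)$ as $a^{p^{n_0}}$, that is, as $0$. So $(N_1)_P$ is a $\kappa(P)$-vector space. Its dimension is $s=\lambda^{n_0}\ell(N_P)\ge1$, because $N_P$ has a filtration with $\ell(N_P)$ quotients $\kappa(P)$ and $[\kappa(P):\kappa(P)^{p^{n_0}}]=\lambda^{n_0}$. Let $Y\in\mathcal C$ and $\rho=\operatorname{rk}Y$. Then $(Y^s)_P$ and $(N_1^\rho)_P$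 both have dimension $s\rho$, so they are isomorphic. Clearing denominators as in Step 1 of Lemma 4.2, with the multiplicative set $R\setminus P$, we get $\sigma:Y^s\to N_1^\rho$, $\tau:N_1^\rho\to Y^s$ and $c\in R\setminus P$ with $\tau\sigma=c$.

Apply Lemma 5.4, with $Y$ in the role of $X$, to $F^e_*(Y^s)\cong Y^{s\,b_e(Y)}\oplus(\cdots)$ and $\gamma=F^e_*(c)=F^e_*(\tau)F^e_*(\sigma)$, which factors through $F^e_*(N_1^\rho)=(F^{e+n_0}_*N)^\rho$. Its cokernel is $F^e_*(Y/cY)^s$, and $\mu(F^e_*(Y/cY))=O(p^{e(\delta-1+\alpha)})$ by (4). Since the multiplicity of $Y$ in $(F^{e+n_0}_*N)^\rho$ is $\rho\,m_Y(F^{e+n_0}_*N)$ by KS,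
$$\rho\,m_Y(F^{e+n_0}_*N)\ \ge\ s\,b_e(Y)-O(p^{e(\delta-1+\alpha)}).$$
Divide by $\rho\lambda^{e+n_0}$, let $e\to\infty$ and use (8):
$$\liminf_n\frac{m_Y(F^n_*N)}{\lambda^n}\ge\frac{s}{\rho\lambda^{n_0}}\,\pi_Y=\ell(N_P)\,u_Y .\tag{9}$$

**Step 5: upper bound in part 2.** The total rank leaves no room for more. Taking lengths at $P$ in a decomposition of $F^n_*N$,
$$\sum_{Z\in\mathcal C}\operatorname{rk}(Z)\,m_Z(F^n_*N)\le\ell_{R_P}\big((F^n_*N)_P\big)=\lambda^n\ell(N_P).$$
Isolate the term of $Y$ and divide by $\lambda^n$. By Fatou's lemma for the sum over $Z\ne Y$, and (9) for each such $Z$,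
$$\limsup_n\operatorname{rk}(Y)\frac{m_Y(F^n_*N)}{\lambda^n}\le\ell(N_P)-\sum_{Z\ne Y}\operatorname{rk}(Z)\,\ell(N_P)\,u_Z=\ell(N_P)\operatorname{rk}(Y)\,u_Y,$$
where the equality uses $\sum\operatorname{rk}(Z)u_Z=1$. With (9) this proves part 2.

**Step 6: part 3.** Let $X'$ be F-recurrent with annihilator $P$. Then $P$ is minimal in $\operatorname{Supp}X'$ and $\ell(X'_P)\ge1$. By part 2 with $N=X'$, $X\mid F^n_*X'$ for $n\gg0$, so $X'\to X$. The same argument for the class of $X'$ and $N=X$ gives $X\to X'$. So $X'\in\mathcal C$.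

Now consider a $p^{-(\dim M+\alpha)}$-recurrent class of $\operatorname{Mat}(M)$ and a member $X$. By Step 1 of the proof of Theorem 6.1, $\dim X=\dim M$. So $X$ satisfies condition 2 of Theorem 7.1 and is F-recurrent. By condition 5 its annihilator is a prime $P$ with $\dim R/P=\dim X=\dim M$. Since $X$ is a summand of some $F^e_*M$, $\operatorname{Ann}M\subseteq\operatorname{Ann}X=P$, so $P\in\operatorname{Supp}M$. Two such classes with the same $P$ coincide by the previous paragraph. Positive recurrence is condition 3 of Theorem 7.1, and aperiodicity is (6). $\square$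

## 9. Two crossing lines show that the bounds are attained

Return to Example 1.2: $k$ perfect, $R=M=k[[x,y]]/(xy)$, so $d=1$, $\alpha=0$, $\lambda=p$. The classes are $\{R\},\{R/x\},\{R/y\}$ with $f^{(1)}=1,p,p$ and no longer first returns.

There are exactly two $p^{-1}$-recurrent classes, $\{R/x\}$ and $\{R/y\}$, one for each of the primes $(x)$ and $(y)$. So the bound in Theorem 8.1, part 3, is attained.

For $X=R$ we have $\delta=1$ and $b_e=1=p^{e(\delta-1+\alpha)}$. So the bound $O(p^{e(\delta-1+\alpha)})$ on the lower side of the gap in Theorem 7.1 is attained.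

Finally, the class $\{R\}$ is $1$-recurrent, and $1=p^{-(d-1+\alpha)}$ is the endpoint of the range $0<r<p^{-(\dim M-1+\alpha)}$ in Theorem 7.1. Inside that range only $r=p^{-(\dim M+\alpha)}$ allows recurrence. At the endpoint another value of $r$ does, so the range cannot be enlarged.
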